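\title{Visibility graphs of point sets with no four collinear points contain every 6-chromatic graph}

\begin{abstract}
Two points of a finite planar set are visible if the open segment between them contains no point of the set. We prove that for every graph $H$ of chromatic number at most $6$, the visibility graph of every sufficiently large planar point set with no four collinear points contains $H$; in fact $e^{C|V(H)|}$ points suffice, with an absolute constant $C$. A weighted count of pairs bounds the proportion of blocked pairs by $\frac15$, which is exactly the Erd\H{o}s--Stone threshold for chromatic number $6$. We show that some subset of linear size beats $\frac15$ by a fixed margin. Otherwise the count is nearly tight for every convex part of the set, and this rigidity contradicts the ham-sandwich theorem.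
\end{abstract}

\section{Introduction}

Let $P$ be a finite set of points in the plane. Two distinct points $p,q\in P$ are \emph{visible} if the open segment $pq$ contains no point of $P$, and \emph{blocked} otherwise. The \emph{visibility graph} $\mathcal V_P$ has vertex set $P$, and its edges are the visible pairs. We say that $\mathcal V_P$ \emph{contains} a graph $H$ if it has a subgraph, not necessarily induced, isomorphic to $H$.

If no three points of $P$ are collinear, $\mathcal V_P$ is complete. With no restriction on collinearity, $\mathcal V_P$ can be poor however large $P$ is. Points on one line give a path. In the grid $\{1,\dots,k\}^2$, two points whose coordinates agree modulo $2$ are blocked by their midpoint, so the visibility graph is $4$-colorable for every $k$. The first case between these extremes is that of sets with no four collinear points, where each line blocks at most one pair. Which fixed graphs must then appear?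

An edge $e$ of a graph $H$ is \emph{color-critical} if $\chi(H\setminus e)<\chi(H)$. It is known that every fixed $H$ with $\chi(H)\le5$, and every fixed $H$ with $\chi(H)=6$ that has a color-critical edge, is contained in the visibility graph of every sufficiently large planar set with no four collinear points. This covers all $6$-chromatic graphs on at most ten vertices: a $6$-coloring of such a graph has two classes of size one, these two vertices are adjacent since otherwise the classes merge, and the edge between them is color-critical. It does not cover the complete multipartite graph $K_{1,2,2,2,2,2}$: after any edge is deleted its independent sets still have at most two vertices, so its eleven vertices still need six colors. The question, which comes from \cite{BDIMS}, is whether \emph{every} graph with $\chi(H)=6$ must appear. The answer is yes.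

\begin{theorem}\label{thm:main}
For every graph $H$ with $\chi(H)\le6$ there is $N(H)$ such that $\mathcal V_P$ contains $H$ for every planar set $P$ with $|P|\ge N(H)$ and no four points collinear.
\end{theorem}

The proof does not use the known cases. It finds a large subset of $P$ with few blocked pairs. For a finite planar set $P$, let $\mathcal T(P)$ be the set of triples $(a,b,c)$ of points of $P$ such that $b$ lies strictly between $a$ and $c$ on a line containing \emph{exactly} these three points of $P$; we identify $(a,b,c)$ with $(c,b,a)$. The pair $\{a,c\}$ is the \emph{outer} pair of the triple, and $\{a,b\}$, $\{b,c\}$ are its \emph{inner} pairs. Two points span one line, so every pair of points of $P$ lies in at most one triple of $\mathcal T(P)$. For $Q\subseteq P$ let $\operatorname{out}(Q)$ be the number of pairs in $Q$ that are outer pairs of triples of $\mathcal T(P)$; the middle point need not lie in $Q$. If no four points of $P$ are collinear, $\operatorname{out}(Q)$ is the number of blocked pairs in $Q$.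

\begin{theorem}\label{thm:sparse}
There are absolute constants $\delta,\gamma,\theta>0$ and $n_0$ such that every planar set $P$ of $n\ge n_0$ points, with no line containing more than $\theta n$ points of $P$, has a subset $Q$ with $|Q|\ge\gamma n$ and $\operatorname{out}(Q)\le(\frac1{10}-\delta)|Q|^2$.
\end{theorem}

Since $Q$ has about $|Q|^2/2$ pairs, this says that the proportion of outer pairs in $Q$ is below $\frac15$ by a fixed margin. Because $Q$ has linear size, the same theorem gives quantitative statements, and it tolerates a small proportion of pairs on richer lines. Visibility in $\mathbb R^D$ is defined as in the plane, $K_6(t)$ is the complete $6$-partite graph with all classes of size $t$, and logarithms are natural.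

\begin{theorem}\label{thm:strong}
There are absolute constants $\eta,c,\gamma,\delta>0$ and $n_1$ with the following property. Let $P$ be a set of $n\ge n_1$ points in $\mathbb R^D$, $D\ge2$, such that at most $\eta n^2$ pairs of points of $P$ lie on lines containing four or more points of $P$ (in particular, any $P$ with no four collinear points). Then:
\begin{enumerate}
\item[(i)] Some $Q\subseteq P$ with $|Q|\ge\gamma n$ spans at least $(\frac45+\delta)\frac{|Q|^2}2$ edges of $\mathcal V_P$.
\item[(ii)] $\mathcal V_P$ contains $K_6(t)$ with $t\ge c\log n$. Hence it contains every graph $H$ with $\chi(H)\le6$ and $|V(H)|\le c\log n$, and in Theorem~\ref{thm:main} one may take $N(H)\le e^{C|V(H)|}$ with an absolute constant $C$.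
\item[(iii)] For each fixed $H$ with $\chi(H)\le6$, $\mathcal V_P$ contains at least $c_H\,n^{|V(H)|}$ copies of $H$ for $n\ge n_H$, where $c_H>0$ and $n_H$ depend only on $H$.
\end{enumerate}
\end{theorem}

Section~\ref{sec:reduce} derives Theorems~\ref{thm:main} and~\ref{thm:strong} from Theorem~\ref{thm:sparse}. Section~\ref{sec:idea} explains where $\frac15$ comes from and how it is beaten, and Sections~\ref{sec:setup}--\ref{sec:limit} prove Theorem~\ref{thm:sparse}.

\section{From few outer pairs to subgraphs}\label{sec:reduce}

We use three theorems of extremal graph theory. Fix an integer $r\ge1$ and $\delta>0$, and let $G$ be a graph with $q$ vertices and at least $(1-\frac1r+\delta)\frac{q^2}2$ edges.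
\begin{itemize}
\item \emph{Erd\H{o}s--Stone theorem.} If $\chi(H)\le r+1$ and $q\ge q_0(H,\delta)$, then $G$ contains $H$.
\item \emph{Bollob\'as--Erd\H{o}s theorem \cite{BE}.} If $q\ge q_0(r,\delta)$, then $G$ contains $K_{r+1}(t)$ with $t\ge c(r,\delta)\log q$.
\item \emph{Erd\H{o}s--Simonovits supersaturation theorem \cite{ES}.} If $\chi(H)\le r+1$ and $q\ge q_0(H,\delta)$, then $G$ contains at least $c(H,\delta)\,q^{|V(H)|}$ copies of $H$.
\end{itemize}
The margin $\delta$ cannot be dropped: for $5\mid q$ the complete $5$-partite graph with equal classes has exactly $\frac45\cdot\frac{q^2}2$ edges and contains no $6$-chromatic graph.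

\begin{proof}[Proof of Theorems~\ref{thm:main} and~\ref{thm:strong} from Theorem~\ref{thm:sparse}]
We first reduce Theorem~\ref{thm:strong} to $D=2$. Consider linear maps $\pi:\mathbb R^D\to\mathbb R^2$. For distinct $p,q\in P$ the quantity $\|\pi(p-q)\|^2$, and for non-collinear $a,b,c\in P$ the determinant of $\pi(b-a)$ and $\pi(c-a)$, are nonzero polynomials in the entries of $\pi$; for the determinant, send the independent vectors $b-a$, $c-a$ to a basis. Choose $\pi$ at which none of these finitely many polynomials vanishes. Then $\pi$ is injective on $P$ and creates no new collinear triple, and being linear it preserves collinear triples and their order on the line. So $\mathcal V_P$ and the hypothesis are preserved.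

Let $\delta_0,\gamma,\theta,n_0$ be the constants of Theorem~\ref{thm:sparse}, and put $\eta=\min(\theta^2/4,\ \delta_0\gamma^2/2)$ and $\delta=\delta_0/2$. A line with $k\ge4$ points of $P$ has $k^2/4\le\binom k2\le\eta n^2$, so $k\le2\sqrt\eta\,n\le\theta n$. A line with at most three points has at most $\theta n$ points once $n\ge3/\theta$. So for large $n$ Theorem~\ref{thm:sparse} gives $Q$ with $q=|Q|\ge\gamma n$ and $\operatorname{out}(Q)\le(\frac1{10}-\delta_0)q^2$. A blocked pair in $Q$ is either outer or lies on a line with at least four points of $P$. Since $\eta n^2\le\frac{\delta_0}2q^2$, at most $(\frac1{10}-\delta)q^2$ pairs in $Q$ are blocked, and the subgraph $G$ of $\mathcal V_P$ induced on $Q$ has at least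
\[
\binom q2-\Bigl(\frac1{10}-\delta\Bigr)q^2=\Bigl(\frac45+2\delta\Bigr)\frac{q^2}2-\frac q2\ \ge\ \Bigl(\frac45+\delta\Bigr)\frac{q^2}2
\]
edges as soon as $q\ge1/\delta$. This is (i), and the Erd\H{o}s--Stone theorem with $r=5$, applied to $G$, gives Theorem~\ref{thm:main}.

For (ii), the Bollob\'as--Erd\H{o}s theorem gives $K_6(t)$ in $G$ with $t\ge c(5,\delta)\log(\gamma n)\ge c\log n$, where $c=c(5,\delta)/2$ and $n\ge\gamma^{-2}$. Let $n_1$ be large enough for all the conditions on $n$ so far. A $6$-colorable graph on at most $t$ vertices is a subgraph of $K_6(t)$, so $H$ appears once $n\ge n_1$ and $n\ge e^{|V(H)|/c}$; both hold when $n\ge e^{C|V(H)|}$ with $C=\max(1/c,\log n_1)$. For (iii), supersaturation gives at least $c(H,\delta)(\gamma n)^{|V(H)|}$ copies of $H$ in $G$.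
\end{proof}

\section{The weight $1/d$ and the idea of the proof}\label{sec:idea}

Each triple of $\mathcal T(P)$ has three pairs, one of them outer, and no pair lies in two triples. So at most a third of all pairs are outer. With no four collinear points the visibility graph has density at least $\frac23>\frac12$, and the Erd\H{o}s--Stone theorem gives every $H$ with $\chi(H)\le3$. To do better one uses that inner pairs are shorter than outer pairs.

Rotate $P$ so that the $x$-coordinates are distinct, list the points from left to right as $p_1,\dots,p_n$, call $i$ the \emph{rank} of $p_i$, and give the pair $\{p_i,p_k\}$ the weight $1/|i-k|$. In a triple $(a,b,c)$ the rank of $b$ lies between those of $a$ and $c$, so if the inner pairs have rank distances $d_1,d_2$, the outer pair has distance $d=d_1+d_2$, and $\frac1{d_1}+\frac1{d_2}-\frac4d=\frac{(d_1-d_2)^2}{d_1d_2d}$. Let $F$ be the total weight of all pairs. Grouping the pairs by triples,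
\begin{equation}\label{eq:ideal}
F=5\sum_{\mathcal T(P)}\frac1d+\sum_{\mathcal T(P)}\frac{(d_1-d_2)^2}{d_1d_2d}+\bigl(\text{weight of the pairs in no triple}\bigr).
\end{equation}
So the outer pairs carry at most a fifth of the weight. Three collinear points give equality: $F=\frac52$, and the outer pair has weight $\frac12$.

We shall see that $1/d$ is a weighted count of the sets of consecutive points that contain a given pair. Heuristically, then, \eqref{eq:ideal} provides a large set of consecutive points in which at most about $\frac15$ of the pairs are blocked. Density $\frac45$ is above the threshold $\frac34$ for $\chi(H)=5$ and exactly at the threshold for $\chi(H)=6$. Counting ranks leaves no visible room for improvement. Suppose all triples have $d_1=d_2$, and let $1\ll x\ll n$. About $nx$ pairs have distance in $[x,2x]$. If a fifth of them are outer, they produce $\frac25nx$ inner pairs with distance in $[\frac x2,x]$, which is four fifths of the $\frac12nx$ pairs there, and leaves exactly one fifth free to be outer. The gain has to come from geometry.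

Suppose Theorem~\ref{thm:sparse} fails. Then all large subsets have nearly a fifth of their pairs outer, so \eqref{eq:ideal} is nearly tight: almost every pair lies in a triple, and almost every triple is \emph{balanced}, its middle point having nearly the middle rank. The failure is hereditary, so the same holds for the parts $U$ and $L$ of $P$ on the two sides of a line $\ell$. The following example shows why this is a strong constraint.

\begin{example}\label{ex:grid}
Let $P=\{0,1,2\}^2$, rotated slightly so that the point $(x,y)$ has rank $3x+y+1$ (Figure~\ref{fig:grid}). There are eight triples: three columns, three rows and two diagonals. The rank is an affine function, so all of them have $d_1=d_2$. The outer weight is $3\cdot\frac12+3\cdot\frac16+\frac18+\frac14=\frac{19}8$, and $F=\sum_{d=1}^8\frac{9-d}d\approx16.46$, a ratio of about $0.144$. Let $\ell$ cut off the bottom row $L$ from the six other points $U$. Five triples meet both sides: the columns and the diagonals. Each consists of two mixed pairs and one pair inside $U$, namely $\{2,3\},\{5,6\},\{8,9\},\{5,9\},\{3,5\}$ in terms of ranks. These five pairs have used their only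 triple on a point of $L$, so in $U$ they lie in no triple. In $U$ only the two rows survive. With the ranks of $U$, their outer weight is $\frac14+\frac14$ out of $\sum_{d=1}^5\frac{6-d}d=8.7$, a ratio below $0.06$.
\end{example}

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=1.4]
\draw[gray] (0,0)--(2,0) (0,1)--(2,1) (0,2)--(2,2) (0,0)--(0,1) (1,0)--(1,1) (2,0)--(2,1) (0,0)--(1,1) (2,0)--(1,1);
\draw[very thick] (0,1)--(0,2) (1,1)--(1,2) (2,1)--(2,2) (1,1)--(2,2) (1,1)--(0,2);
\draw[dashed] (-0.6,0.5)--(2.7,0.5) node[right]{$\ell$};
\foreach \x/\y/\z in {0/0/1,0/1/2,0/2/3,1/0/4,1/2/6} {\fill (\x,\y) circle (1.6pt); \node[below left] at (\x,\y) {\small $\z$};}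
\foreach \x/\y/\z in {2/0/7,2/1/8,2/2/9} {\fill (\x,\y) circle (1.6pt); \node[below right] at (\x,\y) {\small $\z$};}
\fill (1,1) circle (1.6pt); \node at (1.32,1.12) {\small $5$};
\node at (3,1.5) {$U$}; \node at (3,0) {$L$};
\end{tikzpicture}
\caption{The $3\times3$ grid, labeled by rank, cut by a line $\ell$. Each of the five collinear triples that cross $\ell$ has exactly one pair on one side of $\ell$ (thick). That pair lies in a collinear triple of the grid but in none inside $U$.}
\label{fig:grid}
\end{figure}

The mechanism is general. A triple that meets both sides of $\ell$ has one same-side pair, at distance $x$ say, which lies in no triple of its own side; if the triple is balanced, its two mixed pairs weigh $\frac1x+\frac1{2x}$. So if \eqref{eq:ideal} is nearly tight for $P$, $U$ and $L$, the mixed pairs have small total weight. ``Small'' will mean $O(n)$, while each range of distances $[x,2x]$ carries weight of order $n$, and there are many such ranges. Hence at most scales a block of consecutive points lies almost entirely on one side of $\ell$, and in the limit the side of a point is a function of its normalized rank, a two-coloring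 of $[0,1]$. Half-planes are convex and triples are balanced, so each color class is closed under taking midpoints, and such a coloring changes color at most once. A vertical line behaves in just this way. The ham-sandwich theorem provides a line that cannot: one that bisects both the left half and the right half of the points.

\section{A counterexample, a truncated weight and the defect of a triple}\label{sec:setup}

Suppose that Theorem~\ref{thm:sparse} fails. For every integer $\nu\ge2$ the choice $\delta=\frac1{10\nu}$, $\gamma=\frac1\nu$, $\theta=\nu^{-2}$, $n_0=100\nu^2$ fails, so there is a set $P=P_\nu$ of $n\ge100\nu^2$ points, with at most $n/\nu^2$ of them on any line, such that with $\varepsilon=1/\nu$ and $m=\lceil n/\nu\rceil$ the \emph{excess}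
\begin{equation}\label{eq:hyp}
E(I)=\operatorname{out}(I)-(1-\varepsilon)\frac{|I|^2}{10}\quad\text{is nonnegative for every }I\subseteq P\text{ with }|I|\ge m.
\end{equation}
Rotate $P$ so that the $x$-coordinates are distinct. Put $K=m-1$. Then $K\ge\frac n\nu-1\ge\frac n{2\nu}$, so $\varepsilon\log(n/K)\le\frac{\log2\nu}\nu\le1$. Until Section~\ref{sec:pattern}, $\nu$ and $P$ are fixed, and all numerical constants are independent of $\nu$.

A \emph{piece} is a set $Q=P\cap C$ with $C$ convex, and $\mathcal T(Q)$ is the set of triples of $\mathcal T(P)$ contained in $Q$. If a pair in a piece $Q$ is outer, its middle point lies in $Q$ by convexity; so the outer pairs in $Q$ are the outer pairs of the triples of $\mathcal T(Q)$. List a piece from left to right as $p_1,\dots,p_N$ and put $d_Q(p_i,p_k)=|i-k|$. A set of consecutive points of a piece is a piece (intersect with a vertical strip), and so is the part of a piece in a half-plane.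

\subsection*{The weight}
A pair at distance $d$ lies in $(w-d)_+=\max(w-d,0)$ windows of $w$ consecutive ranks, so we write $1/d$ as a combination of these functions. For $w\ge2$ let
\[
c_w=\frac2{(w-1)w(w+1)}=\Bigl(\frac1{w-1}-\frac1w\Bigr)-\Bigl(\frac1w-\frac1{w+1}\Bigr).
\]
Telescoping gives $\sum_{w\ge v}c_w=\frac1{v-1}-\frac1v=\frac1{(v-1)v}$. Summing this over $v\ge d+1$ counts $c_w$ exactly $w-d$ times, so $\sum_{w>d}c_w(w-d)=\frac1d$ for $d\ge1$. The hypothesis \eqref{eq:hyp} says nothing about windows of fewer than $m$ points, so we keep only the terms with $w\ge m$. The result is the function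
\[
f(x)=\frac1x\quad(x\ge K),\qquad f(x)=\frac1K+\frac{K-x}{K(K+1)}\quad(0<x\le K).
\]

\begin{lemma}\label{lem:kernel}
\begin{enumerate}
\item[(a)] $f(d)=\sum_{w\ge m}c_w(w-d)_+$ for every integer $d\ge1$.
\item[(b)] $f$ is decreasing, $f\le2/K$, $f(x)\ge1/K$ for $x\le K$, and $f(x/2)\le2f(x)$.
\item[(c)] For a piece $Q$ with $N$ points let $F_Q$ be the sum of $f(d_Q)$ over all pairs in $Q$. Then $\varepsilon F_Q\le2N$, and $F_Q\le2N$ if $N<m$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) For $d\ge K$ every $w>d$ satisfies $w\ge m$, and the sum is $1/d$. For $d\le K$ it equals $\sum_{w>K}c_w(w-K)+(K-d)\sum_{w\ge m}c_w=\frac1K+\frac{K-d}{(m-1)m}$.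

(b) The first three properties are read off from the formula. On $(0,K]$ we have $xf(x)=\frac{x(2K+1-x)}{K(K+1)}$, which increases to the value $1$ at $x=K$, and $xf(x)=1$ for $x\ge K$. So $xf(x)$ is nondecreasing, and $\frac x2f(\frac x2)\le xf(x)$.

(c) We have $\sum_{d=1}^Kf(d)=1+\frac{K(K-1)/2}{K(K+1)}\le2$, and $\sum_{K<d<N}\frac1d\le\log^+(N/K)$, where $\log^+=\max(\log,0)$. At most $N$ pairs have a given distance, so $F_Q\le N(2+\log^+(N/K))$. For $N<m$ the logarithmic term is zero. In general use $2\varepsilon\le1$ and $\varepsilon\log(n/K)\le1$.
\end{proof}

Part (c) contains the balance of parameters on which the proof rests. The distances between $K$ and $n$ span about $\log_2\nu$ dyadic scales, a number that tends to infinity, while the loss $\varepsilon F_Q$ allowed by \eqref{eq:hyp} stays $O(N)$.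

\subsection*{The defect}
For a piece $Q$ and $t=(a,b,c)\in\mathcal T(Q)$ put $d_1=d_Q(a,b)$, $d_2=d_Q(b,c)$ and $d=d_1+d_2=d_Q(a,c)$. The analogue of the middle term of \eqref{eq:ideal} is $\Delta(t)=f(d_1)+f(d_2)-4f(d)$. Truncation makes $f$ nearly flat at short distances, where $\Delta$ is negative. We compensate short triples by setting
\[
\Delta^+(t)=\Delta(t)+\frac8K\ \ \text{if }d<4K,\qquad\Delta^+(t)=\Delta(t)\ \ \text{if }d\ge4K.
\]
Part (b) of the next lemma says that the two inner pairs have comparable weights, up to the defect.

\begin{lemma}\label{lem:defect}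
\begin{enumerate}
\item[(a)] $\Delta^+(t)\ge0$. If $d\ge4K$, then $\Delta(t)=\frac{(d_1-d_2)^2}{d_1d_2d}$ when $d_1,d_2\ge K$, and $\Delta(t)\ge\frac1{4K}$ otherwise.
\item[(b)] If $x,y$ are the numbers $d_1,d_2$ in either order, then $f(y)\le8f(x)+6\Delta^+(t)$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) If $d<4K$, then $\Delta\ge-4f(d)\ge-8/K$. Let $d\ge4K$, so $f(d)=1/d$. If $d_1,d_2\ge K$, then $\Delta=\frac1{d_1}+\frac1{d_2}-\frac4d=\frac{d^2-4d_1d_2}{d_1d_2d}$, the stated value. Otherwise one of them, say $d_1$, is less than $K$; then $K<d_2<d$, and $\Delta\ge\frac1K+\frac1{d_2}-\frac4d\ge\frac1K-\frac3d\ge\frac1{4K}$.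

(b) If $d<4K$, then $f(y)\le\frac2K=8f(4K)\le8f(x)$, and $\Delta^+\ge0$. Let $d\ge4K$, so $\Delta^+=\Delta$. If $y\ge x/2$, then $f(y)\le f(x/2)\le2f(x)$. Let $y<x/2$; then $d<\frac32x$ and $x>\frac23d>K$. If $y\ge K$, then $x-y>\frac x2$ gives
\[
\Delta=\frac{(x-y)^2}{xyd}\ge\frac{x^2/4}{xy\cdot3x/2}=\frac1{6y}=\frac{f(y)}6 .
\]
If $y<K$, then $\Delta=f(y)+\frac1x-\frac4d\ge f(y)-\frac3d\ge f(y)-\frac3{4K}\ge\frac14f(y)$, because $f(y)\ge\frac1K$.
\end{proof}

\section{The basic inequality}\label{sec:basic}

For a piece $Q$ call a pair in $Q$ \emph{uncovered} if it lies in no triple of $\mathcal T(Q)$, and let $\operatorname{unc}(Q)$ be the sum of $f(d_Q)$ over the uncovered pairs. The next lemma makes near-tightness of \eqref{eq:ideal} precise. It bounds three nonnegative quantities at once: the defects, the uncovered weight, and the excess of sets of consecutive points.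

\begin{lemma}\label{lem:basic}
Let $Q$ be a piece with $N$ points. If $N\ge m$, then
\[
\sum_{t\in\mathcal T(Q)}\Delta^+(t)+\operatorname{unc}(Q)+5\sum_{w=m}^Nc_w\sum_IE(I)\le35N,
\]
where $I$ runs over the sets of $w$ consecutive points of $Q$. For every $N$, $\operatorname{unc}(Q)\le35N$.
\end{lemma}

\begin{proof}
Let $N\ge m$. For $w\ge m$ and $s\in\mathbb Z$ define the window $I_{s,w}=\{p_i:1\le i\le N,\ s<i\le s+w\}$. The pair $\{p_i,p_k\}$ with $i<k$ lies in $I_{s,w}$ exactly when $k-w\le s\le i-1$, which holds for $(w-(k-i))_+$ values of $s$. By Lemma~\ref{lem:kernel}(a), applied to the outer pairs in $Q$ and to all pairs in $Q$,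
\[
\sum_{t\in\mathcal T(Q)}f(d)=\sum_{w\ge m}c_w\sum_s\operatorname{out}(I_{s,w}),\qquad F_Q=\sum_{w\ge m}c_w\sum_s\binom{|I_{s,w}|}2 .
\]
A window $I$ with at least $m$ points has $\operatorname{out}(I)=E(I)+(1-\varepsilon)\frac{|I|^2}{10}\ge E(I)+\frac{1-\varepsilon}5\binom{|I|}2$ and $E(I)\ge0$. We keep the term $E(I)$ for the windows with $0\le s\le N-w$, which are the sets of $w$ consecutive points of $Q$, and discard it for the others. Write $\mathcal E$ for the sum of $c_wE(I)$ over the windows kept.

Now consider the nonempty windows with fewer than $m$ points. Since $w,N\ge m$, such a window neither has $w$ points nor is all of $Q$. So either $s<0$ and it is the initial segment of $Q$ of length $s+w$, or $s+w>N$ and it is the final segment of length $N-s$. For fixed $w$ each length $j<m$ therefore occurs at most twice, and these windows contribute to $F_Q$ at most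
\[
\sum_{w\ge m}c_w\cdot2\sum_{j<m}\binom j2=\frac1{(m-1)m}\cdot2\binom m3\le m .
\]
Hence $5\sum_{\mathcal T(Q)}f(d)\ge5\mathcal E+(1-\varepsilon)(F_Q-m)$.

On the other hand, each pair in $Q$ is uncovered or lies in exactly one triple of $\mathcal T(Q)$, and $f(d)+f(d_1)+f(d_2)=5f(d)+\Delta$. So $F_Q=5\sum f(d)+\sum\Delta+\operatorname{unc}(Q)$. Combining the two facts and using Lemma~\ref{lem:kernel}(c),
\[
\sum\Delta+\operatorname{unc}(Q)+5\mathcal E\le\varepsilon F_Q+m\le3N .
\]
At most $4KN$ pairs, hence at most $4KN$ triples, have $d<4K$, so $\sum\Delta^+\le\sum\Delta+32N$. This proves the inequality. It implies $\operatorname{unc}(Q)\le35N$ for $N\ge m$, and for $N<m$ we have $\operatorname{unc}(Q)\le F_Q\le2N$.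
\end{proof}

\section{Lines rarely cut blocks}\label{sec:lines}

We now carry out the charging of Example~\ref{ex:grid}. The one difficulty is that a crossing triple may be unbalanced, with a long same-side pair and a short, heavy mixed pair; Lemma~\ref{lem:defect}(b) charges that case to the defect. Given a line $\ell$ that misses $P$, a pair is \emph{mixed} if $\ell$ separates its points.

\begin{lemma}\label{lem:mixed}
Let $Q$ be a piece with $N\ge m$ points and let $\ell$ be a line missing $P$. The sum of $f(d_Q)$ over the mixed pairs in $Q$ is at most $525N$.
\end{lemma}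

\begin{proof}
Let $U,L$ be the parts of $Q$ on the two sides of $\ell$; both are pieces. The uncovered mixed pairs contribute at most $\operatorname{unc}(Q)$. Every other mixed pair lies in a triple $t=(a,b,c)\in\mathcal T(Q)$ that meets both sides. If $a$ and $c$ were on the same side, so would be $b$. So $a$ and $c$ are on different sides, $b$ is on the side of exactly one of them, and $t$ has one same-side pair, which is inner. Let $x$ be its distance in $Q$. The outer pair has $f(d)\le f(x)$, and the other inner pair has weight at most $8f(x)+6\Delta^+(t)$ by Lemma~\ref{lem:defect}(b). So the two mixed pairs of $t$ weigh at most $9f(x)+6\Delta^+(t)$.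

Say the same-side pair lies in $U$. Its only triple is $t$, which is not contained in $U$, so the pair is uncovered in $U$. Its distance in $U$ is at most $x$, because $U$ arises from $Q$ by deleting points, so it contributes at least $f(x)$ to $\operatorname{unc}(U)$. The same argument applies to $L$ when the pair lies in $L$, and distinct triples have distinct same-side pairs. The sum in question is therefore at most
\[
\operatorname{unc}(Q)+6\sum_{t\in\mathcal T(Q)}\Delta^+(t)+9\bigl(\operatorname{unc}(U)+\operatorname{unc}(L)\bigr)\le6\cdot35N+9\cdot35\,(|U|+|L|)=525N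
\]
by Lemma~\ref{lem:basic} for $Q$, $U$ and $L$.
\end{proof}

A block in which a fraction $u$ of the points lies on one side of $\ell$ has mixed pairs in proportion to $u(1-u)$. If blocks stay mixed through $j$ successive halvings, each level contributes weight of order $N$, which Lemma~\ref{lem:mixed} forbids for large $j$.

\begin{lemma}\label{lem:blocks}
Let $W$ be a set of $N=2^Jh$ consecutive points of $P$ with $h\ge m$, let $\ell$ be a line missing $P$, and let $U$ be the part of $P$ on one side of $\ell$. For $0\le j\le J$ split $W$ into $2^j$ sets of $N_j=N/2^j$ consecutive points, the \emph{level-$j$ blocks}. Let $u_B=|B\cap U|/|B|$, and let $\beta_j$ be the average of $u_B(1-u_B)$ over the level-$j$ blocks $B$. Then $\beta_j\le\frac{1050}{j+1}$.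
\end{lemma}

\begin{proof}
If a block $B$ has halves $B',B''$, then $u_B=\frac12(u_{B'}+u_{B''})$, and $u(1-u)$ is concave; hence $\beta_0\ge\beta_1\ge\dots\ge\beta_J$. A level-$i$ block contains $N_i^2u_B(1-u_B)$ mixed pairs, so the number $M_i$ of mixed pairs contained in a common level-$i$ block is $2^iN_i^2\beta_i=NN_i\beta_i$. Therefore
\[
\sum_{i=0}^j\frac{M_i}{N_i}=N\sum_{i=0}^j\beta_i\ge N(j+1)\beta_j .
\]
A mixed pair at distance $d$ is counted in $M_i$ only if $N_i>d$, so its coefficient on the left is at most the sum of $1/N_i$ over $i\le j$ with $N_i>d$. This is a geometric sum with ratio $2$, so it is at most twice its largest term, and every $N_i$ is at least $m$. The coefficient is thus at most $2/\max(d,m)\le2f(d)$; here $f(d)=1/d$ for $d\ge K$ and $f(d)\ge1/K$ for $d\le K$. By Lemma~\ref{lem:mixed} for $Q=W$ the left side is at most $1050N$.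
\end{proof}

\section{A window in which all pairs of blocks are joined by balanced triples}\label{sec:window}

Lemma~\ref{lem:basic} controls averages over all scales and positions. To transfer the midpoint structure to a coloring we need more: a single window, cut into $g$ blocks, such that \emph{every} two blocks that are not too close span many outer pairs of balanced triples. We obtain it by pigeonholing, first over the scale and then over the position, until the total error is negligible in terms of $g$. A lower bound for the outer pairs between two blocks then comes from \eqref{eq:hyp} for their union. This set is not a piece, and it is the one place where \eqref{eq:hyp} is used for a set that is not.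

Fix $J\ge3$ and $g=2^J$. For a set $W$ of $gh$ consecutive points of $P$, let $r(p)\in\{1,\dots,gh\}$ be the rank of $p$ in $W$, and let $B_i=\{p\in W:(i-1)h<r(p)\le ih\}$ for $1\le i\le g$.

\begin{lemma}\label{lem:window}
If $\nu$ is large enough in terms of $J$, there are $h\ge m$ and a set $W$ of $gh$ consecutive points of $P_\nu$ with the following property. For all $1\le i<k\le g$ with $k-i\ge6$, at least $0.17h^2$ pairs $(a,c)\in B_i\times B_k$ are outer pairs of triples $(a,b,c)\in\mathcal T(W)$ with $|2r(b)-r(a)-r(c)|<h$.
\end{lemma}

\begin{proof}
Let $\nu>8g$. Distances and defects are taken in $P$; distances in a set of consecutive points of $P$ agree with them.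

\emph{Two error functions.} For $h\ge m$ let $e(h)=\frac1{nh^2}\sum_IE(I)$, where $I$ runs over the sets of $h$ consecutive points of $P$. Lemma~\ref{lem:basic} for $Q=P$ gives $\sum_hc_h\,nh^2e(h)\le7n$, and $c_h\ge2h^{-3}$, so $\sum_{h\ge m}e(h)/h\le\frac72\le4$.

For $0\le s\le n-gh$ let $W_s$ consist of the points of ranks $s+1,\dots,s+gh$ in $P$, and let
\[
X(h)=\frac1{ngh}\sum_s\ \sum_{t\in\mathcal T(W_s),\ d\ge h}\Delta^+(t).
\]
A triple with outer distance $d$ contributes only if $h\le d<gh$, and it lies in at most $gh$ of the sets $W_s$. So $X(h)$ is at most $\frac1n$ times the sum of $\Delta^+(t)$ over the triples with $d/g<h\le d$. If $h_0$ is the least integer exceeding $d/g$ and $h_0\le d$, then $\sum_{h_0\le h\le d}\frac1h\le\frac1{h_0}+\log\frac d{h_0}\le1+\log g$. By Lemma~\ref{lem:basic},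
\[
\sum_{h\ge m}\frac{X(h)}h\le\frac1n\sum_{t\in\mathcal T(P)}\Delta^+(t)\sum_{d/g<h\le d}\frac1h\le35(1+\log g).
\]

\emph{Choice of the scale.} Let $h_1=\lfloor n/(2g)\rfloor\ge n/(4g)$. Since $m\le2n/\nu$, we have $h_1/m\ge\nu/(8g)$ and $\sum_{h=m}^{h_1}\frac1h\ge\log\frac\nu{8g}>0$. As $\sum_h(e(h)+X(h))/h\le39+35\log g$, some $h\in[m,h_1]$ satisfies
\[
e(h)+X(h)\le\frac\tau2,\qquad\text{where}\quad\tau=\frac{2(39+35\log g)}{\log(\nu/8g)} .
\]
For fixed $g$, $\tau\to0$ as $\nu\to\infty$. Take $\nu$ so large that $\tau g^4\le0.04$. Since $g\ge8$, this gives $\tau g\le0.01$, and $\varepsilon\le\frac1{20}$ because $\nu>64$.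

\emph{Choice of the position.} Let $B_i(s)$ be the $i$th block of $W_s$. For fixed $i$ these are distinct sets of $h$ consecutive points of $P$, so $\sum_s\sum_iE(B_i(s))\le g\,nh^2e(h)$. Thus the quantity
\[
\frac1{gh^2}\sum_{i=1}^gE(B_i(s))+\frac1{gh}\sum_{t\in\mathcal T(W_s),\ d\ge h}\Delta^+(t)
\]
has sum over $s$ at most $n(e(h)+X(h))\le n\tau/2$. There are $n-gh+1\ge n/2$ values of $s$, so for some $s$ it is at most $\tau$. Put $W=W_s$. Both terms are nonnegative, so
\begin{equation}\label{eq:small}
\sum_iE(B_i)\le\tau gh^2,\qquad\sum_{t\in\mathcal T(W),\ d\ge h}\Delta^+(t)\le\tau gh .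
\end{equation}

\emph{Counting between two blocks.} Let $k-i\ge6$. By \eqref{eq:hyp} for $B_i\cup B_k$, the number of outer pairs in $B_i\times B_k$ is
\[
\operatorname{out}(B_i\cup B_k)-\operatorname{out}(B_i)-\operatorname{out}(B_k)\ge(1-\varepsilon)\frac{4h^2-2h^2}{10}-E(B_i)-E(B_k)\ge0.19h^2-0.01h^2 .
\]
The corresponding triples lie in the piece $W$ and have $d>(k-i-1)h\ge5h>4K$, so the second part of Lemma~\ref{lem:defect}(a) applies; this is the purpose of the gap between $i$ and $k$. Suppose such a triple has $|d_1-d_2|\ge h$. If $d_1,d_2\ge K$, then $d_1d_2\le d^2/4$ and $d<gh$ give $\Delta^+\ge4h^2/d^3\ge4/(g^3h)$. Otherwise $\Delta^+\ge\frac1{4K}\ge\frac1{4h}\ge4/(g^3h)$, as $g^3\ge16$. By \eqref{eq:small} there are at most $\tau gh\cdot g^3h/4\le0.01h^2$ such triples. The remaining triples number at least $0.17h^2$ and satisfy $|2r(b)-r(a)-r(c)|=|d_1-d_2|<h$.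
\end{proof}

\section{The bisecting line and a forbidden pattern}\label{sec:pattern}

From now on $\nu$ varies. For each $J\ge3$ choose $\nu\ge J$ large enough for Lemma~\ref{lem:window}, let $h$ and $W$ be as in that lemma, and put $g=2^J$, $N=gh$. All these objects, and $\ell,U,L,u_i$ below, depend on $J$.

The discrete ham-sandwich theorem states that for finite sets $A,A'$ in the plane there is a line such that each of its open half-planes contains at most $|A|/2$ points of $A$ and at most $|A'|/2$ points of $A'$. Apply it to the set $A$ of the first $N/2$ points and the set $A'$ of the last $N/2$ points of $W$, and call the line $\ell_0$. It may pass through points of $P$, but since $N\ge m\ge n/\nu$ it contains at most $n/\nu^2\le N/\nu\le N/J$ of them. Translate $\ell_0$ by a positive distance smaller than the distance from $\ell_0$ to any point of $P$ not on it. The new line $\ell$ misses $P$, the points off $\ell_0$ keep their sides, and the points on $\ell_0$ all go to one side. Let $U,L$ be the parts of $P$ on the two sides of $\ell$. Each of them contains at most $\frac N4+\frac NJ$ points of $A$, and together they contain all $\frac N2$;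 the same is true of $A'$. Hence
\begin{equation}\label{eq:ham}
\Bigl||A\cap U|-\frac N4\Bigr|\le\frac NJ,\qquad\Bigl||A'\cap U|-\frac N4\Bigr|\le\frac NJ .
\end{equation}
Put $u_i=|B_i\cap U|/h$. The next lemma is the finite form of closure under midpoints. The middle point of a balanced triple is located only up to half a block, so three central blocks are involved.

\begin{lemma}\label{lem:pattern}
Let $1\le i<k\le g$ with $i+k=2j$ and $k-i\ge6$. It is impossible that $u_i,u_k\ge\frac{49}{50}$ and $u_{j-1},u_j,u_{j+1}\le\frac1{50}$. The same holds with every $u$ replaced by $1-u$.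
\end{lemma}

\begin{proof}
Suppose the five inequalities hold. At most $\frac1{50}h^2$ pairs $(a,c)\in B_i\times B_k$ have $a\notin U$, and at most $\frac1{50}h^2$ have $c\notin U$. So at least $0.13h^2$ of the triples given by Lemma~\ref{lem:window} have $a,c\in U$, and then $b\in U$ by convexity. Since $(i-1)h<r(a)\le ih$ and $(k-1)h<r(c)\le kh$, the average of $r(a)$ and $r(c)$ lies in $((j-1)h,jh]$, and $r(b)$ differs from it by less than $h/2$. Hence $b$ lies in $(B_{j-1}\cup B_j\cup B_{j+1})\cap U$, a set of at most $\frac3{50}h$ points. The pair $\{a,b\}$ determines the triple, so there are at most $h\cdot\frac3{50}h=0.06h^2$ such triples, fewer than $0.13h^2$. For the second statement exchange $U$ and $L$, which replaces each $u_i$ by $1-u_i$.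
\end{proof}

\section{The limit coloring}\label{sec:limit}

Lemma~\ref{lem:blocks} says that most blocks are nearly monochromatic and Lemma~\ref{lem:pattern} forbids a pattern among such blocks, but a few exceptional blocks remain, and the thresholds are approximate. Passing to a limit removes both nuisances. We use two facts from real analysis; $|Z|$ denotes Lebesgue measure.
\begin{itemize}
\item \emph{Weak-$*$ compactness.} A bounded sequence $(v^J)$ in $L^\infty[0,1]$ has a subsequence and a limit $v\in L^\infty[0,1]$ such that $\int v^J\varphi\to\int v\varphi$ for every $\varphi\in L^1[0,1]$.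
\item \emph{Lebesgue differentiation theorem.} If $v\in L^1[0,1]$, then $\frac1{2\rho}\int_{y-\rho}^{y+\rho}|v-v(y)|\to0$ as $\rho\to0$, for almost every $y\in(0,1)$. A point $y\in(0,1)$ is a \emph{density point} of a measurable set $S$ if $|S\cap(y-\rho,y+\rho)|/2\rho\to1$. The case $v=\mathbf 1_S$ shows that $S$ and its set of density points differ by a null set.
\end{itemize}

\subsection*{The set $S$}
Let $u^J:[0,1)\to[0,1]$ equal $u_i$ on the interval $[\frac{i-1}g,\frac ig)$, the \emph{interval of the block} $B_i$. Pass to a subsequence along which $u^J\to u$ weak-$*$. Then $0\le\int_Zu\le|Z|$ for every measurable $Z$, so $0\le u\le1$ almost everywhere. Since $\int_0^{1/2}u^J=|A\cap U|/N$ and $\int_{1/2}^1u^J=|A'\cap U|/N$, \eqref{eq:ham} gives $\int_0^{1/2}u=\int_{1/2}^1u=\frac14$.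

Let $\bar u_j$ be the step function equal, on each dyadic interval $[\frac{a-1}{2^j},\frac a{2^j})$, to the mean of $u$ there. For $J\ge j$ the mean of $u^J$ on this interval is the number $u_B$ of Lemma~\ref{lem:blocks} for the $a$th level-$j$ block of $W$, and it converges to the mean of $u$. So Lemma~\ref{lem:blocks} gives $\int\bar u_j(1-\bar u_j)\le\frac{1050}{j+1}$. A dyadic interval of length $\rho$ containing $y$ lies in $[y-\rho,y+\rho]$, so $|\bar u_j(y)-u(y)|\le\frac1\rho\int_{y-\rho}^{y+\rho}|u-u(y)|$ with $\rho=2^{-j}$, and $\bar u_j\to u$ almost everywhere. By dominated convergence $\int u(1-u)=0$. Thus $u=\mathbf 1_S$ almost everywhere for a measurable set $S\subseteq[0,1]$, and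
\begin{equation}\label{eq:quarter}
\bigl|S\cap[0,\tfrac12]\bigr|=\bigl|S\cap[\tfrac12,1]\bigr|=\tfrac14 .
\end{equation}
Because the limit takes only the extreme values $0$ and $1$, weak convergence improves to convergence in $L^1$: with $S^c=[0,1]\setminus S$,
\begin{equation}\label{eq:L1}
\int|u^J-\mathbf 1_S|=\int_S(1-u^J)+\int_{S^c}u^J\longrightarrow\int_S(1-u)+\int_{S^c}u=0 .
\end{equation}
Let $S^+$ and $S^-$ be the sets of density points of $S$ and of $S^c$. They are disjoint, and their union has full measure.

\begin{lemma}\label{lem:midpoint}
The midpoint of two points of $S^+$ is not in $S^-$, and the midpoint of two points of $S^-$ is not in $S^+$.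
\end{lemma}

\begin{proof}
Suppose $s<t$ are in $S^+$ and $\mu=\frac{s+t}2\in S^-$. A single block near $s$ may be exceptional, so we slide the pattern of Lemma~\ref{lem:pattern} through a neighborhood and show that some position avoids all exceptional blocks.

Let $\kappa=10^{-3}$. Choose $\rho>0$ so that the $\rho$-neighborhoods of $s,\mu,t$ lie in $(0,1)$, $S^c$ has measure at most $2\kappa\rho$ in those of $s$ and $t$, and $S$ has measure at most $2\kappa\rho$ in that of $\mu$. Take $J$ in the subsequence so large that $\int|u^J-\mathbf 1_S|\le\kappa\rho$, $\ \frac2g<\frac\rho2$, $\ g(t-s)\ge8$ and $\rho g>4$. Then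
\[
\int_{s-\rho}^{s+\rho}(1-u^J)\le3\kappa\rho,\qquad\int_{t-\rho}^{t+\rho}(1-u^J)\le3\kappa\rho,\qquad\int_{\mu-\rho}^{\mu+\rho}u^J\le3\kappa\rho .
\]
Let $i_0=\lceil gs\rceil$, $j_0=\lceil g\mu\rceil$ and $k_0=2j_0-i_0$. From $gs\le i_0<gs+1$ and $g\mu\le j_0<g\mu+1$ we get $gt-1<k_0<gt+2$, and so $k_0-i_0>g(t-s)-2\ge6$. The intervals of the blocks with indices $i_0$; $k_0$; and $j_0-1,j_0,j_0+1$ lie within distance $\frac2g$ of $s$; $t$; and $\mu$ respectively. Shifting the indices by an integer $z$ with $|z|\le\rho g/2$ moves the intervals by at most $\rho/2$, so they stay in the corresponding $\rho$-neighborhoods. There are at least $\rho g-1$ such $z$.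

A shift with $u_{i_0+z}<\frac{49}{50}$ contributes more than $\frac1{50g}$ to the first integral, and different shifts use disjoint intervals. So at most $150\kappa\rho g=0.15\rho g$ shifts have $u_{i_0+z}<\frac{49}{50}$. The second integral gives the same bound for the shifts with $u_{k_0+z}<\frac{49}{50}$, and the third for the shifts with $u_{j_0+z+e}>\frac1{50}$, for each $e\in\{-1,0,1\}$. At most $0.75\rho g<\rho g-1$ shifts are excluded, so some $z$ satisfies all five inequalities of Lemma~\ref{lem:pattern} with $i=i_0+z$, $j=j_0+z$, $k=k_0+z$, and $i+k=2j$. This is a contradiction. For the second statement replace $S$ by $S^c$ and $u^J$ by $1-u^J$, and use the second half of Lemma~\ref{lem:pattern}.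
\end{proof}

\subsection*{Colorings closed under midpoints}
It remains to show that such a coloring of $[0,1]$ cannot use both colors in both halves. Since the coloring is defined only almost everywhere, we sample it along arithmetic progressions, where the problem is finite. Call a coloring $\sigma:\{0,\dots,q\}\to\{+,-\}$ \emph{midpoint-closed} if $\sigma(i)=\sigma(k)$ and $i\equiv k\pmod2$ imply $\sigma(\frac{i+k}2)=\sigma(i)$. A \emph{change} is an index $j<q$ with $\sigma(j)\ne\sigma(j+1)$. For $q=3$ the coloring $+--+$ is midpoint-closed and has two changes: its two $+$ signs have no integer midpoint. It does not extend to $q=4$, since $\sigma(4)=+$ forces $\sigma(2)=+$ through the pair $(0,4)$, and $\sigma(4)=-$ forces $\sigma(3)=-$ through the pair $(2,4)$. This is why $q$ is taken even.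

\begin{lemma}\label{lem:color}
If $q$ is even, a midpoint-closed coloring of $\{0,\dots,q\}$ has at most one change.
\end{lemma}

\begin{proof}
Otherwise two consecutive changes give $p<p'$ with $p'-p\ge2$, $\sigma(p)=\sigma(p')$, and the opposite color at every integer strictly between. If $p'-p$ were even, the midpoint of $p$ and $p'$ would have the wrong color. So $p'-p$ is odd and at least $3$. Suppose $p>0$. If $\sigma(p-1)=\sigma(p)$, then $p-1$ and $p'$ have the same color and parity, and their midpoint lies in $[p+1,p'-1]$, where the color is opposite. If $\sigma(p-1)\ne\sigma(p)$, then $\sigma(p-1)=\sigma(p+1)$, and their midpoint $p$ has the opposite color. Both cases are excluded, so $p=0$. The reflection $j\mapsto q-j$ preserves the hypothesis, so also $p'=q$. Then $p'-p=q$ is even, a contradiction.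
\end{proof}

\begin{proof}[End of the proof of Theorem~\ref{thm:sparse}]
By \eqref{eq:quarter}, each of $S^+$ and $S^-$ has measure $\frac14$ in each half of $[0,1]$. Taking small intervals centered at density points, choose open intervals $I_1,I_2\subseteq(0,\frac12)$ and $I_3,I_4\subseteq(\frac12,1)$ with $|I_a\setminus S_a|\le|I_a|/10$, where $S_1=S_3=S^+$ and $S_2=S_4=S^-$. Let $q$ be even and so large that $\lambda=\frac1{q+1}\le|I_a|/2$ for all $a$. For $y\in(0,\lambda)$ put $y_j=y+j\lambda$, $0\le j\le q$. The translates $(j\lambda,(j+1)\lambda)$ tile $[0,1]$ up to finitely many points, so for every measurable $Z\subseteq[0,1]$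
\begin{equation}\label{eq:tile}
\int_0^\lambda\#\{j:y_j\in Z\}\,dy=|Z| .
\end{equation}
With $Z=[0,1]\setminus(S^+\cup S^-)$ this shows that for almost every $y$ all $y_j$ lie in $S^+\cup S^-$. For such $y$ color $j$ by $+$ or $-$ according as $y_j\in S^+$ or $y_j\in S^-$. Since $y_{(i+k)/2}$ is the midpoint of $y_i$ and $y_k$, Lemma~\ref{lem:midpoint} makes this coloring midpoint-closed, and by Lemma~\ref{lem:color} it has at most one change.

Let $Y_a$ be the set of $y$ such that no $y_j$ lies in $I_a\cap S_a$. The points $y_0,\dots,y_q$ are all the points of $y+\lambda\mathbb Z$ in $(0,1)$, so $I_a$ contains at least $|I_a|/\lambda-1\ge|I_a|/2\lambda$ of them, and for $y\in Y_a$ all of these lie in $I_a\setminus S_a$. By \eqref{eq:tile}, $|Y_a|\cdot|I_a|/2\lambda\le|I_a|/10$, that is, $|Y_a|\le\lambda/5$. So the set of $y$ outside $Y_1\cup\dots\cup Y_4$ has measure at least $\lambda/5$. For almost every such $y$ the coloring is defined, both colors occur among the $j$ with $y_j<\frac12$, and both occur among the $j$ with $y_j>\frac12$. These two sets of indices are disjoint intervals of integers, and each contains a change together with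 its successor, so there are two changes. This contradiction proves Theorem~\ref{thm:sparse}, and with it Theorems~\ref{thm:main} and~\ref{thm:strong}.
\end{proof}

\section{Remarks on the hypotheses and the constants}

\begin{remark}
In Theorem~\ref{thm:sparse} the bound $\theta n$ on the number of points on a line is used only for \eqref{eq:ham}. It excludes a degenerate case: if a line contains more than $\theta n\ge3$ points, these points form a set $Q$ with $\operatorname{out}(Q)=0$, although most pairs in $Q$ are blocked when $|Q|$ is large. The restriction to lines with exactly three points in the definition of $\mathcal T(P)$ is what puts each pair in at most one triple, a property used in Lemmas~\ref{lem:basic}, \ref{lem:mixed} and~\ref{lem:pattern}. The price is paid in Theorem~\ref{thm:strong}, whose hypothesis on richer lines cannot be omitted: the grids $\{1,\dots,k\}^2$ have $4$-colorable visibility graphs.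
\end{remark}

\begin{remark}
The constants $\delta,\gamma,c$ come from a compactness argument and are not explicit. The results concern graphs with $\chi(H)\le6$, and nothing is claimed for $\chi(H)\ge7$. The route through the Erd\H{o}s--Stone theorem would need density above $\frac56$ for $\chi(H)=7$, that is, Theorem~\ref{thm:sparse} with $\frac1{12}$ in place of $\frac1{10}$, whereas the proof above only gains an unspecified margin over $\frac1{10}$.
\end{remark}

\begin{thebibliography}{9}

\bibitem{BDIMS}
Bhaswar B. Bhattacharya, Sandip Das, Sk Samim Islam, Aashirwad Mohapatra, and Saumya Sen,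
\emph{Large Planar Point Sets Contain 4 Collinear Points or Almost 7-Cliques, and Related Results},
arXiv:2609.25727 (2026).

\bibitem{BE}
Bollob\'as and Erd\H{o}s,
\emph{On the structure of edge graphs}, 1973.

\bibitem{ES}
Erd\H{o}s and Simonovits,
\emph{Supersaturated graphs and hypergraphs}, 1983.

\end{thebibliography}
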